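\title{The average vacancy of a random matching in a regular linear hypergraph}

\begin{abstract}
Fix $k\ge 3$ and choose a matching uniformly at random in a $d$-regular linear $k$-uniform hypergraph. We prove that the expected proportion of uncovered vertices is $(1+o(1))\,d^{-1/k}$ as $d\to\infty$, uniformly over all such hypergraphs and with a polynomial error rate. The proof compares an upper bound on the entropy of a random matching with prescribed vacancy and a lower bound on the number of matchings obtained from a continuous-time greedy process. Both bounds are accurate to $o(d^{-1/k})$ per vertex. The comparison also gives a two-term formula for the logarithm of the number of matchings, concentration of the number of uncovered vertices, and the analogous result for matchings weighted by $\lambda^{|M|}$.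
\end{abstract}

\section{The problem and the results}\label{sec:intro}

Throughout, $k\ge3$ is a fixed integer. A \emph{$k$-graph} $H=(V,E)$ consists of a finite vertex set $V$ and a set $E$ of $k$-element subsets of $V$, the edges. It is \emph{linear} if two distinct edges share at most one vertex, and \emph{$d$-regular} if every vertex lies in exactly $d$ edges. A \emph{matching} is a set $M$ of pairwise disjoint edges, the empty set included; $V(M)$ is the set of vertices it covers and $U=V\setminus V(M)$ is its set of uncovered vertices. Let $M$ be uniformly distributed over all matchings of $H$. The \emph{vacancy} of a vertex $v$ is $q_H(v)=\mathbb P(v\in U)$, and the \emph{average vacancy}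
\[
\overline q(H)=\frac1{|V|}\sum_{v\in V}q_H(v)=\frac{\mathbb E|U|}{|V|}
\]
measures how far a typical matching is from being perfect. For an integer $d\ge1$ let
\[
U_k(d)=\sup\bigl\{\overline q(H): H \text{ a $d$-regular linear $k$-graph with } V\ne\emptyset\bigr\}.
\]
The supremum is over a nonempty class. For a prime $p\ge\max(d,k)$ take $V=\{0,\dots,k-1\}\times\mathbb Z_p$ and the edges $\{(i,a+ib):0\le i<k\}$ with $a\in\mathbb Z_p$ and $b\in\{0,\dots,d-1\}$. Two points with distinct first coordinates determine $(a,b)$, so this $k$-graph is linear; for each vertex and each $b$ exactly one $a$ gives an edge through the vertex, so it is $d$-regular.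

The problem, posed in \cite{Gupta}, is to find the order of $U_k(d)$ as $d\to\infty$. It is known that $U_k(d)\ge\frac1{d+1}$ and that $U_k(d)\le C_k\frac{\log\log d}{\log d}$ for large $d$; when the problem was posed it was not known whether $U_k(d)=O_k(1/\log d)$. The benchmark is the scale $d^{-1/k}$, suggested by Kahn's pointwise prediction for vacancies, by the Kahn--Kim theorem in the case $k=2$, and by Lee's Conjecture~5.2.

One identity explains both the lower bound and the benchmark. Fix an \emph{activity} $\lambda>0$ and give each matching $M$ probability proportional to $\lambda^{|M|}$; the uniform law is the case $\lambda=1$. Deleting an edge $e$ is a bijection from the matchings that contain $e$ to the matchings that leave all of $e$ uncovered, so $\mathbb P(e\in M)=\lambda\,\mathbb P(e\subseteq U)$. Summing over the edges at $v$,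
\begin{equation}\label{eq:identity}
1-\mathbb P(v\in U)=\lambda\sum_{e\ni v}\mathbb P(e\subseteq U).
\end{equation}
For $\lambda=1$ the bound $\mathbb P(e\subseteq U)\le q_H(v)$ gives $q_H(v)\ge\frac1{d+1}$, with equality when $d=1$, where $H$ is a union of disjoint edges and every vacancy is $\frac12$. If instead the vertices of an edge were uncovered independently with a common probability $q$, then \eqref{eq:identity} would read $1-q=\lambda dq^k$, and $q\sim(\lambda d)^{-1/k}$ when $\lambda d$ is large. We prove that this guess is correct on average, including the constant $1$, for every hypergraph in the class.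

\begin{theorem}\label{thm:main}
There are constants $C$ and $d_k$, depending only on $k$, such that for $d\ge d_k$ every nonempty $d$-regular linear $k$-graph $H$ satisfies
\[
\bigl|\,d^{1/k}\,\overline q(H)-1\,\bigr|\le C\,d^{-\frac1{2k(k-1)}}\log d .
\]
Hence $U_k(d)=\bigl(1+O_k(d^{-1/(2k(k-1))}\log d)\bigr)\,d^{-1/k}$, and in particular $U_k(d)=\Theta_k(d^{-1/k})$.
\end{theorem}

\begin{theorem}\label{thm:partition}
There are constants $C$ and $d_k$, depending only on $k$, such that the following hold for $d\ge d_k$ and every $d$-regular linear $k$-graph $H$ on $n\ge1$ vertices.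
\begin{enumerate}
\item[(a)] The number $Z$ of matchings of $H$ satisfies
\[
\log Z=n\Bigl[\frac{\log d-(k-1)}k+d^{-1/k}+O_k\bigl(d^{-1/(k-1)}(\log d)^2\bigr)\Bigr].
\]
\item[(b)] If $M$ is a uniform matching, $U$ is its uncovered set and $C d^{-\frac1{2k(k-1)}}\log d\le\varepsilon\le1$, then
\[
\mathbb P\Bigl(\Bigl|\frac{|U|}{n\,d^{-1/k}}-1\Bigr|\ge\varepsilon\Bigr)\le\exp\Bigl(-\frac{\varepsilon^2}{8e^3}\,n\,d^{-1/k}\Bigr).
\]
\end{enumerate}
\end{theorem}

\begin{theorem}\label{thm:activity}
Let $\delta\in(0,1)$ be small enough that the range $d^{-1+\delta}\le\lambda\le d^{\frac1{k-1}-\delta}$ is nonempty, and let $\overline q_\lambda(H)$ be the average vacancy when $M$ has probability proportional to $\lambda^{|M|}$. There are $c=c(k,\delta)>0$ and $d_0=d_0(k,\delta)$ such that for $d\ge d_0$, uniformly over all $d$-regular linear $k$-graphs $H$ and all $\lambda$ in the range,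
\[
\overline q_\lambda(H)=\bigl(1+O_{k,\delta}(d^{-c})\bigr)(\lambda d)^{-1/k}.
\]
\end{theorem}

Logarithms are natural, $n=|V|$, and $C$ denotes a constant depending only on $k$ that may change from line to line.

\section{A model computation and the two estimates}\label{sec:model}

Identity \eqref{eq:identity} does not give a proof, because we have no control of the correlations between vacancies. We count instead: we estimate, on the exponential scale, the number of matchings with a given proportion $q$ of uncovered vertices and find the $q$ that dominates. In one family the count is exact.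

\begin{example}\label{ex:model}
Let $k\ge2$ in this example, and let $K$ be the complete $k$-partite $k$-graph with parts of size $m$, so $n=km$ and $d=m^{k-1}$. For $k\ge3$ it is not linear; it serves only as a model. Every matching leaves the same number $j$ of vertices uncovered in each part, and the number of matchings with a given $j$ is $a_j=\binom mj^k\bigl((m-j)!\bigr)^{k-1}$. Hence
\begin{equation}\label{eq:ratio}
\frac{a_{j+1}}{a_j}=\frac{m-j}{(j+1)^k},\qquad \frac{a_j}{a_0}=\frac{m(m-1)\cdots(m-j+1)}{(j!)^k}.
\end{equation}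
The sequence $a_j$ increases while $(j+1)^k<m-j$ and then decreases, so it peaks near $j=m^{1/k}$, where the proportion $q=j/m$ of uncovered vertices is $x:=m^{-(k-1)/k}=d^{-1/k}$. By Stirling's formula $\log a_0=(k-1)\log m!=\frac nk\bigl(\log d-(k-1)\bigr)+O(\log m)$, and for $1\le j\le m/2$
\[
\log\frac{a_j}{a_0}=j\log m-kj\log j+kj+O\Bigl(\frac{j^2}m+\log m\Bigr)=nq\Bigl(1-\log\frac qx\Bigr)+O\bigl(nq^2+\log m\bigr),
\]
since $kj=nq$ and $\frac1k\log m-\log j=-\log(q/x)$. With
\[
f(y)=y(1-\log y),\qquad f(0)=0,
\]
we obtain
\begin{equation}\label{eq:profile}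
\frac1n\log a_j=\frac{\log d-(k-1)}k+x\,f\Bigl(\frac qx\Bigr)+O\Bigl(q^2+\frac{\log m}m\Bigr).
\end{equation}
The function $f$ is strictly concave with maximum $f(1)=1$.
\end{example}

In \eqref{eq:profile} the leading term has order $\log d$ and does not depend on $q$; all the dependence on $q$ sits in a term of order $x$. To locate $q$ in a general hypergraph we therefore need an upper bound of the shape \eqref{eq:profile} and a lower bound equal to its maximum, both correct to $o(x)$ per vertex. Then $f(q/x)\ge1-o(1)$, which forces $q/x\to1$.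

\begin{remark}\label{rem:linear}
Theorem~\ref{thm:main} fails without linearity. In $K_{d,d}$ replace each vertex of one side by $k-1$ copies, so that each edge becomes a $k$-set. The result is a $d$-regular $k$-graph with the same matchings as $K_{d,d}$, and every vertex has vacancy $\mathbb E J/d$, where $\mathbb P(J=j)$ is proportional to the numbers $a_j$ of Example~\ref{ex:model} for two parts of size $d$. By \eqref{eq:ratio}, $a_{j+1}/a_j\le\frac14$ for $j\ge j_0=\lceil2\sqrt d\,\rceil$, so $\mathbb EJ\le j_0+\sum_{i\ge1}i4^{-i}\le2\sqrt d+2$. The vacancy is $O(d^{-1/2})=o(d^{-1/k})$.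
\end{remark}

We carry the activity through the proof, which costs nothing. From now on $H$ is a $d$-regular linear $k$-graph on $n\ge1$ vertices, $\lambda>0$, $Z_\lambda=\sum_M\lambda^{|M|}$, and
\[
x=(\lambda d)^{-1/k},\qquad F=\frac{\log(\lambda d)-(k-1)}k,\qquad D_*=d\,x^{k-1}.
\]
If vertices were uncovered independently with probability $x$, then $D_*$ would be the expected number of edges at a given vertex whose other $k-1$ vertices are all uncovered. The two ends of the range in Theorem~\ref{thm:activity} make $x$ small and $D_*$ large. Let $\mathsf H(X)=-\sum_a\mathbb P(X=a)\log\mathbb P(X=a)$ be the Shannon entropy, let $h(q)=-q\log q-(1-q)\log(1-q)$, and for a random matching $M$ with any law put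
\[
\Phi_\lambda(M)=\mathsf H(M)+\mathbb E|M|\cdot\log\lambda .
\]
If $\mathbb P(M=m)=\lambda^{|m|}/Z_\lambda$, then $\Phi_\lambda(M)=\log Z_\lambda$. If $\lambda=1$ and $M$ is uniform on a set $\mathcal M$ of matchings, then $\Phi_1(M)=\log|\mathcal M|$.

\begin{proposition}[upper bound]\label{prop:upper}
Let $M$ be a random matching of $H$ with any law, $U=V\setminus V(M)$ and $q=\mathbb E|U|/n$. Let $c_k=\int_0^\infty\log(1+z^{-(k-1)})\,dz$, which is finite because $k-1>1$. Then
\begin{enumerate}
\item[(i)] $\Phi_\lambda(M)\le n\bigl[h(q)+(1-q)F+c_kd^{-1/(k-1)}\bigr]$;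
\item[(ii)] if $q\le\frac1{4k}$, then $\Phi_\lambda(M)\le n\bigl[F+xf(q/x)+C\bigl(q^2+d^{-1/(k-1)}\bigr)\bigr]$.
\end{enumerate}
\end{proposition}

\begin{proposition}[lower bound]\label{prop:lower}
If $x\le\frac12$ and $D_*\ge1$, then
\[
\log Z_\lambda\ge n\bigl[F+x-x^2-C\,x\,D_*^{-1/2}(\log d)^2\bigr].
\]
\end{proposition}

Section~\ref{sec:deduction} derives the theorems from these estimates, which are proved in Sections~\ref{sec:upper} and~\ref{sec:lower}. We use two elementary inequalities:
\begin{equation}\label{eq:elementary}
-\log(1-p)\le p+p^2\quad(0\le p\le\tfrac12),\qquad h(q)\le q\log\tfrac1q+q\quad(0\le q\le1).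
\end{equation}
The first holds because $p+p^2+\log(1-p)$ vanishes at $0$ and has derivative $p(1-2p)/(1-p)\ge0$; the second because $\log\frac1{1-q}\le\frac q{1-q}$.

\section{From the two estimates to the theorems}\label{sec:deduction}

Let $d\ge3$, so that $\log d\ge1$. All error terms are measured by
\[
\eta=x+D_*^{-1/(k-1)}(\log d)^2 .
\]
Suppose $\eta\le\frac12$. Then $x\le\frac12$ and $D_*\ge1$, so $D_*^{-1/2}\le D_*^{-1/(k-1)}$ because $k\ge3$; also $d^{-1/(k-1)}=xD_*^{-1/(k-1)}$ by the definition of $D_*$. Thus
\begin{equation}\label{eq:errors}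
\log Z_\lambda\ge n\bigl[F+x-Cx\eta\bigr],\qquad d^{-1/(k-1)}\le x\eta,\qquad x^2\le x\eta .
\end{equation}

\begin{lemma}\label{lem:compare}
There are constants $\eta_0\in(0,\frac12]$ and $C_1$, depending only on $k$, such that the following holds if $d\ge3$ and $\eta\le\eta_0$. Let $M$ be a random matching with any law and $y=\mathbb E|U|/(nx)$. Then $e^3x\le\frac1{4k}$ and
\[
\frac{\Phi_\lambda(M)-\log Z_\lambda}{nx}\le
\begin{cases}
-1, & y>e^3,\\[2pt]
-\dfrac{(y-1)^2}{2e^3}+C_1\eta, & y\le e^3.
\end{cases}
\]
\end{lemma}

\begin{proof}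
Let $q=xy$. Since $F=\log\frac1x-\frac{k-1}k$, \eqref{eq:elementary} gives $h(q)-qF\le q\bigl(2-\frac1k-\log y\bigr)$. By Proposition~\ref{prop:upper}(i) and \eqref{eq:errors},
\begin{equation}\label{eq:crude}
\frac{\Phi_\lambda(M)-\log Z_\lambda}{nx}\le y\Bigl(2-\frac1k-\log y\Bigr)-1+C\eta .
\end{equation}
Choose $\eta_0$ so that $C\eta_0\le1$ here and $e^3\eta_0\le\frac1{4k}$; then $e^3x\le\frac1{4k}$. If $y>e^3$, the right side of \eqref{eq:crude} is at most $-y\le-1$. If $y\le e^3$, then $q\le\frac1{4k}$ and $q^2\le e^6x\eta$, so Proposition~\ref{prop:upper}(ii) and \eqref{eq:errors} bound the left side by $f(y)-1+C_1\eta$. As $f(1)=1$, $f'(1)=0$ and $f''(s)=-1/s\le-e^{-3}$ on $(0,e^3]$, Taylor's formula gives $1-f(y)\ge(y-1)^2/(2e^3)$ on $(0,e^3]$, and at $y=0$ by continuity.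
\end{proof}

\begin{proof}[Proof of Theorems~\ref{thm:main} and~\ref{thm:activity}]
Let $M$ have probability proportional to $\lambda^{|M|}$, so that $y=\overline q_\lambda(H)/x$ and $\Phi_\lambda(M)=\log Z_\lambda$. If $\eta\le\eta_0$, the left side in Lemma~\ref{lem:compare} is $0$, so the first case cannot occur and
\begin{equation}\label{eq:y}
y\le e^3,\qquad (y-1)^2\le2e^3C_1\eta .
\end{equation}
For $\lambda=1$ we have $x=d^{-1/k}$ and $D_*=d^{1/k}$, so
\begin{equation}\label{eq:eta1}
\eta\le2d^{-\frac1{k(k-1)}}(\log d)^2 ,
\end{equation}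
which is at most $\eta_0$ for large $d$, and \eqref{eq:y} is Theorem~\ref{thm:main}. In the range of Theorem~\ref{thm:activity}, $\lambda d\ge d^\delta$ gives $x\le d^{-\delta/k}$, and $D_*=d^{1/k}\lambda^{-(k-1)/k}\ge d^{\delta(k-1)/k}$. Hence $\eta\le2d^{-\delta/k}(\log d)^2$, and \eqref{eq:y} gives the theorem with $c=\delta/(3k)$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:partition}]
Let $\lambda=1$ and let $d$ be so large that $\eta\le\eta_0$.

(a) For the uniform matching, $q\le e^3x\le\frac1{4k}$ by \eqref{eq:y}. Proposition~\ref{prop:upper}(ii) with $f\le1$, together with \eqref{eq:errors}, gives $\log Z=n[F+x+O_k(x\eta)]$. By \eqref{eq:eta1} and $\frac1k+\frac1{k(k-1)}=\frac1{k-1}$ we have $x\eta\le2d^{-1/(k-1)}(\log d)^2$.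

(b) Take the constant $C$ of the statement with $C^2\ge\max(1,8e^3C_1)$; then $\varepsilon^2\ge4e^3C_1\eta$ by \eqref{eq:eta1}. Let $u$ be an integer with $|u/(nx)-1|\ge\varepsilon$ such that the set $\mathcal M_u$ of matchings with $|U|=u$ is nonempty. Apply Lemma~\ref{lem:compare} to the uniform law on $\mathcal M_u$, for which $y=u/(nx)$ and $\Phi_1-\log Z=\log(|\mathcal M_u|/Z)=\log\mathbb P(|U|=u)$. The bound is $-1\le-\varepsilon^2/(4e^3)$ in the first case and at most $-\varepsilon^2/(2e^3)+\varepsilon^2/(4e^3)$ in the second. Summing over the at most $n+1$ values of $u$,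
\[
\mathbb P\Bigl(\Bigl|\frac{|U|}{nx}-1\Bigr|\ge\varepsilon\Bigr)\le(n+1)\exp\Bigl(-\frac{\varepsilon^2nx}{4e^3}\Bigr).
\]
It remains to absorb the factor $n+1$. By linearity the $d$ edges at a vertex are otherwise disjoint, so $n\ge1+(k-1)d\ge d$. Therefore $nx\varepsilon^2\ge nd^{-\frac1k-\frac1{k(k-1)}}=nd^{-\frac1{k-1}}\ge n^{1/2}$, and $\log(n+1)\le n^{1/2}/(8e^3)\le nx\varepsilon^2/(8e^3)$ once $d$, hence $n$, is large.
\end{proof}

\begin{remark}\label{rem:order}
Part (i) of Proposition~\ref{prop:upper} already determines the order of the vacancy. When $\Phi_\lambda(M)=\log Z_\lambda$, \eqref{eq:crude} says $y(2-\frac1k-\log y)\ge1-C\eta$. The left side tends to $0$ as $y\to0$ and is negative for $y>e^2$, so for $C\eta\le\frac12$ the ratio $y$ lies between two positive constants. Part (ii) is needed for the constant $1$.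
\end{remark}

\section{The entropy of a matching with given vacancy}\label{sec:upper}

We prove Proposition~\ref{prop:upper} by describing $M$ in two stages: first the uncovered set $U$, then a perfect matching of the rest. For random variables with finitely many values, $\mathsf H(X\mid Y)$ is the average over $y$ of the entropy of $X$ conditioned on $Y=y$. We use three standard facts.
\begin{enumerate}
\item[(E1)] Chain rule: $\mathsf H(X_1,\dots,X_m)=\sum_i\mathsf H(X_i\mid X_1,\dots,X_{i-1})$, and $\mathsf H(X\mid Y)\le\mathsf H(X)$.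
\item[(E2)] If, given $Y=y$, the variable $X$ takes at most $N(y)$ values, then $\mathsf H(X\mid Y)\le\mathbb E\log N(Y)$.
\item[(E3)] Gibbs' inequality: if $p$ and $p'$ are probability densities with respect to a measure $\mu$, then $\int p\log(p/p')\,d\mu\ge0$. In particular, for an event $A$ and any function $\pi(Y)$ with values in $(0,1)$, we have $\mathsf H(\mathbf 1_A\mid Y)\le\mathbb E\bigl[-\mathbf 1_A\log\pi(Y)-\mathbf 1_{A^c}\log(1-\pi(Y))\bigr]$.
\end{enumerate}
Since $U$ is a function of $M$ and $|M|=(n-|U|)/k$,
\begin{equation}\label{eq:split}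
\Phi_\lambda(M)=\mathsf H(U)+\mathsf H(M\mid U)+\frac{n(1-q)}k\log\lambda .
\end{equation}
For $W\subseteq V$ let $d_v(W)$ be the number of edges $e$ with $v\in e\subseteq W$.

\subsection{Perfect matchings}

For $D\ge0$ let
\[
\Psi(D)=\int_0^1\log\bigl(1+Dz^{k-1}\bigr)\,dz .
\]
The integrand is increasing and concave in $D$, hence so is $\Psi$. For $D>0$ write $\log(1+Dz^{k-1})=\log D+(k-1)\log z+\log\bigl(1+\frac1{Dz^{k-1}}\bigr)$, integrate, and substitute $D^{1/(k-1)}z$ for $z$ in the last term:
\begin{equation}\label{eq:psi}
\Psi(D)\le\log D-(k-1)+c_kD^{-1/(k-1)} .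
\end{equation}
So the next lemma bounds the entropy per vertex by about $\frac1k(\log D-(k-1))$, the value of $\frac1n\log a_0$ in Example~\ref{ex:model}.

\begin{lemma}\label{lem:perfect}
Let $W\subseteq V$ and let $N$ be a random matching of $H$, with any law, such that $V(N)=W$ always. Then $\mathsf H(N)\le\frac1k\sum_{v\in W}\Psi(d_v(W))$.
\end{lemma}

\begin{proof}
Let $N(v)$ be the edge of $N$ at $v\in W$. We reveal the edges $N(v)$ one vertex at a time and count the remaining options. For a fixed order the law of $N$ may be adapted to the order, so we use a random order independent of $N$, under which the chance that an option is still available can be computed exactly.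

Fix distinct labels $s_v\in[0,1]$, $v\in W$, and reveal the $N(v)$ in decreasing order of labels. Call $(N(u):s_u>s_v)$ the history of $v$. By (E1), $\mathsf H(N)=\sum_v\mathsf H(N(v)\mid\text{history of }v)$. Let $A_v$ be the event that $v$ has the largest label in $N(v)$, and let $\mathcal N_v$ be the set of edges $e$ with $v\in e\subseteq W$ that are disjoint from every edge of the history. The event $A_v$ fails exactly when $v$ lies in an edge of the history, and that edge is then $N(v)$; so the history determines whether $A_v$ holds, and determines $N(v)$ when it fails. When $A_v$ holds, $N(v)$ differs from every edge of the history, is therefore disjoint from them, and lies in $\mathcal N_v$, a set determined by the history. By (E2),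
\[
\mathsf H(N)\le\sum_{v\in W}\mathbb E\bigl[\mathbf 1_{A_v}\log|\mathcal N_v|\bigr].
\]

The left side does not depend on the labels, so we may average the right side over independent uniform labels on $[0,1]$, independent of $N$. Fix $v$ and condition on $N=m$ and $s_v=s$. Then $A_v$ has probability $s^{k-1}$ and depends only on the labels in $m(v)$. Let $e\ne m(v)$ be an edge with $v\in e\subseteq W$. The $k-1$ edges $m(w)$, $w\in e\setminus\{v\}$, are distinct: if $m(w)=m(w')$ with $w\ne w'$, this edge shares two vertices with $e$, so by linearity it equals $e$ and contains $v$, giving $e=m(v)$. They also differ from $m(v)$, because $m(v)\cap e=\{v\}$ by linearity. So $m(v)$ and the $m(w)$ are $k$ pairwise disjoint edges. If $e\in\mathcal N_v$, no $m(w)$ is in the history, so all $k(k-1)$ labels in the edges $m(w)$ are at most $s$; given $A_v$ this has probability $s^{k(k-1)}$. Counting $m(v)$ itself, the conditional mean of $|\mathcal N_v|$ given $A_v$ is at most $1+d_v(W)s^{k(k-1)}$. By Jensen's inequality and the substitution $z=s^k$,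
\[
\mathbb E\bigl[\mathbf 1_{A_v}\log|\mathcal N_v|\bigr]\le\int_0^1s^{k-1}\log\bigl(1+d_v(W)s^{k(k-1)}\bigr)\,ds=\frac1k\Psi(d_v(W)).\qedhere
\]
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:upper}(i)]
Apply Lemma~\ref{lem:perfect} conditionally on each value of $U$, with $W=V\setminus U$ and $d_v(W)\le d$: this gives $\mathsf H(M\mid U)\le\frac{n(1-q)}k\Psi(d)$. By (E1) and the concavity of $h$, $\mathsf H(U)\le\sum_vh(\mathbb P(v\in U))\le nh(q)$. Insert both bounds and \eqref{eq:psi} into \eqref{eq:split}.
\end{proof}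

\subsection{Clustering of the uncovered set}

Part (i) exceeds the target $F+xf(q/x)$ by $\frac{k-1}kq$, which has the order of $x$. The loss comes from bounding the two entropies separately. If $U$ is spread like a random set of density $q$, then $\mathsf H(U)\approx nh(q)$, but the degrees in $V\setminus U$ drop to about $d(1-q)^{k-1}$, which lowers $\frac1k\log d_v$ by about $\frac{k-1}kq$. If $H$ is disconnected and $U$ is a union of components, the degrees remain $d$, but each component has more than $d$ vertices, so $\mathsf H(U)\le\frac nd\log2$. The two extremes cannot occur together, and we need one parameter that governs both terms. For an edge $e$ let $j_e=|e\cap U|$, and define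
\[
\sigma=\frac1{nd}\,\mathbb E\sum_{e\in E}(j_e-1)^+ ,
\]
where $a^+=\max(a,0)$. It counts the uncovered vertices that are redundant in destroying an edge; for a union of components every $j_e$ is $0$ or $k$ and $\sigma=\frac{k-1}kq$. We show that clustering raises $\mathsf H(M\mid U)$ by at most $n\sigma$ and lowers $\mathsf H(U)$ by at least $n\sigma$.

\begin{lemma}\label{lem:gain}
If $q\le\frac1{4k}$, then
\[
\frac1n\mathsf H(M\mid U)+\frac{1-q}k\log\lambda\le F+q\log x+\sigma+q^2+c_kd^{-1/(k-1)} .
\]
\end{lemma}

\begin{proof}
For an integer $j\ge0$ we have $\mathbf 1_{j=0}=1-j+(j-1)^+$. By regularity $|E|=nd/k$ and $\sum_ej_e=d|U|$, so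
\[
\mathbb E\sum_{v\notin U}d_v(V\setminus U)=k\,\mathbb E\sum_e\mathbf 1_{j_e=0}=nd\,(1-kq+k\sigma).
\]
Give each pair $(U_0,v)$ with $v\notin U_0$ the mass $\mathbb P(U=U_0)/(n(1-q))$; this is a probability distribution under which $d_v(V\setminus U_0)$ has mean $\bar d=d\,\frac{1-kq+k\sigma}{1-q}\ge\frac d2$. Lemma~\ref{lem:perfect} and Jensen's inequality give $\mathsf H(M\mid U)\le\frac{n(1-q)}k\Psi(\bar d)$. By $\log(1+a)\le a$ and \eqref{eq:elementary}, $\log\bar d\le\log d-kq+k\sigma+q+q^2$, and $\bar d^{-1/(k-1)}\le2d^{-1/(k-1)}$. By \eqref{eq:psi} the left side of the lemma is at most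
\[
\frac{1-q}k\Bigl[\log(\lambda d)-(k-1)-(k-1)q+k\sigma+q^2+2c_kd^{-\frac1{k-1}}\Bigr]\le(1-q)F-\frac{k-1}kq+\sigma+q^2+c_kd^{-\frac1{k-1}},
\]
where the $q^2$ on the right is $\frac{k-1}kq^2+\frac1kq^2$. Finally $(1-q)F-\frac{k-1}kq=F-\frac qk\log(\lambda d)=F+q\log x$.
\end{proof}

\begin{lemma}\label{lem:loss}
If $q\le\frac1{4k}$, then $\frac1n\mathsf H(U)\le q\log\frac1q+q-\sigma+(2k+8)q^2$.
\end{lemma}

\begin{proof}
If $q=0$ then $U=\emptyset$ almost surely and both sides vanish; let $q>0$. We reveal $U$ vertex by vertex and use (E3), which allows any prediction of the next step. A clustered set is easier to predict: a vertex is more likely to be in $U$ if many of its edges already meet $U$. So order $V=\{v_1,\dots,v_n\}$ arbitrarily and set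
\[
\alpha_i=\frac1d\,\#\bigl\{e\ni v_i:\ e\cap U\cap\{v_1,\dots,v_{i-1}\}\ne\emptyset\bigr\}\in[0,1],\qquad \pi_i=q\bigl(1+(e-1)\alpha_i\bigr).
\]
In $\pi_i$ and below, $e-1$ refers to Euler's number; the factor is chosen so that $\log(1+(e-1)\alpha)\ge\alpha$ on $[0,1]$, which holds by concavity since there is equality at both ends. Both $\alpha_i$ and $\pi_i$ are functions of $U\cap\{v_1,\dots,v_{i-1}\}$, and $0<\pi_i\le eq\le\frac12$. By (E1), (E3) and \eqref{eq:elementary},
\[
\mathsf H(U)\le\mathbb E\sum_i\Bigl[\mathbf 1_{v_i\in U}\Bigl(\log\frac1q-\alpha_i\Bigr)+\pi_i+\pi_i^2\Bigr].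
\]
The sum $d\sum_i\mathbf 1_{v_i\in U}\alpha_i$ counts pairs consisting of an edge and a vertex of $U$ in it that is not the first vertex of $U$ in it. An edge with $j$ vertices in $U$ contributes $(j-1)^+$ pairs, so $\mathbb E\sum_i\mathbf 1_{v_i\in U}\alpha_i=n\sigma$. The price of the biased prediction is of second order: only edges that meet $U$ contribute to $\sum_i\alpha_i$, each at most $k/d$, and there are at most $d|U|$ of them, so $\sum_i\alpha_i\le k|U|$ and $\mathbb E\sum_i\pi_i\le nq+(e-1)knq^2$. Also $\sum_i\pi_i^2\le e^2nq^2$, and $(e-1)k+e^2\le2k+8$.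
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:upper}(ii)]
Add Lemmas~\ref{lem:gain} and~\ref{lem:loss} in \eqref{eq:split}. The terms $\pm\sigma$ cancel, and $q\log x+q\log\frac1q+q=xf(q/x)$.
\end{proof}

\section{A greedy process and the lower bound}\label{sec:lower}

The bound of Proposition~\ref{prop:lower} can be guessed from greedy counting. Build a matching by adding disjoint edges one at a time. When a proportion $s=e^{-t}$ of the vertices survives and the survivors look random, about $\frac{nd}ks^k$ edges are available. Stop at $s=x$, after $m=\frac nk(1-x)$ steps. Each matching arises from $m!\approx(m/e)^m$ orders and has weight $\lambda^m$, so an edge added at time $t$ contributes about $\log\bigl(\lambda\frac{nd}ke^{-kt}\cdot\frac em\bigr)$ to $\log Z_\lambda$, that is,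
\begin{equation}\label{eq:g}
g(t)=\log(\lambda d)+1-kt+\log\frac1{1-x}.
\end{equation}
Two difficulties arise. First, $n$ may be arbitrarily large compared with $d$, so some degrees will deviate, and we can only hope to control a typical vertex. We therefore run the process in continuous time, slow down the edges at vertices of high degree, and delete vertices of low degree artificially, so that every vertex disappears at rate exactly $1$; a second moment computation then shows that few vertices are deleted artificially. Second, the edges are no longer chosen uniformly, so division by $m!$ has to be replaced; Gibbs' inequality on the space of trajectories does this.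

\subsection{The process}

Assume $x\le\frac12$ and $D_*\ge1$. Let
\[
T=\log\frac1x=\frac1k\log(\lambda d),\qquad D(t)=de^{-(k-1)t}\quad(0\le t\le T),
\]
the predicted degree of a surviving vertex at time $t$. Then $D(t)\ge D(T)=D_*\ge1$, so $T\le\frac{\log d}{k-1}\le\frac12\log d$ and $d\ge x^{-(k-1)}\ge4$.

A state is a pair $(M,B)$ of a matching $M$ and a set $B\subseteq V\setminus V(M)$ of \emph{wasted} vertices; its set of surviving vertices is $W=V\setminus(V(M)\cup B)$, and $d_v=d_v(W)$. The process starts at $(\emptyset,\emptyset)$, and at time $t\in[0,T]$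
\begin{itemize}
\item each edge $e\subseteq W$ is \emph{chosen} (added to $M$) at rate $r_e=1/\max\bigl(D(t),\max_{u\in e}d_u\bigr)$;
\item each vertex $v\in W$ is \emph{wasted} (added to $B$) at rate $1-R_v$, where $R_v=\sum_{v\in e\subseteq W}r_e$.
\end{itemize}
Since $r_e\le1/d_v$ for $e\ni v$, we have $0\le R_v\le1$. All rates lie in $[0,1]$ and are continuous in $t$, and the state space is finite.

We recall what this means. Let $\rho_a(t,S)$ be the rate of the jump $a$ from the state $S$, let $aS$ be the resulting state and $\Lambda=\sum_a\rho_a$. From state $S$ at time $t_0$, the next jump is $a$ and occurs in $dt$ with probability $\rho_a(t,S)\exp\bigl(-\int_{t_0}^t\Lambda(s,S)\,ds\bigr)dt$, and no jump occurs up to time $t$ with probability $\exp\bigl(-\int_{t_0}^t\Lambda(s,S)\,ds\bigr)$. Dynkin's formula states that for $\psi(t,S)$ continuously differentiable in $t$,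
\begin{equation}\label{eq:dynkin}
\frac d{dt}\mathbb E\,\psi(t,S_t)=\mathbb E\Bigl[\partial_t\psi(t,S_t)+\sum_a\rho_a(t,S_t)\bigl(\psi(t,aS_t)-\psi(t,S_t)\bigr)\Bigr].
\end{equation}

A surviving vertex $v$ is removed at total rate $R_v+(1-R_v)=1$. By \eqref{eq:dynkin} with $\psi=\mathbf 1_{v\in W}$,
\begin{equation}\label{eq:survival}
\mathbb P(v\in W_t)=e^{-t}\qquad(0\le t\le T).
\end{equation}

\subsection{Degrees and wasted vertices}

Let $X_v=d_v(W_t)/D(t)$ be the ratio of the degree to its prediction.

\begin{lemma}\label{lem:degree}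
For every $v\in V$ and $t\in[0,T]$, $\ \varphi(t):=e^t\,\mathbb E\bigl[\mathbf 1_{v\in W_t}(X_v-1)^2\bigr]\le 2(k+2)/D(t)$.
\end{lemma}

\begin{proof}
Consider a state with $v\in W$. A jump $a$ that does not remove $v$ lowers $d_v$ by some $J_a\ge0$. It removes at most $k$ vertices, and by linearity each of them lies in at most one edge through $v$; so $J_a\le k$. Fix an edge $e$ with $v\in e\subseteq W$ and $u\in e\setminus\{v\}$. The jumps removing $u$ have total rate $1$, and the only one among them that also removes $v$ is the choice of $e$, since no other edge contains $u$ and $v$. So the jumps removing $u$ but not $v$ have total rate $1-r_e$. No such jump removes two vertices $u,u'$ of $e\setminus\{v\}$, since it would be the choice of an edge containing both, which is $e$. Hence $e$ is destroyed while $v$ survives at rate $(k-1)(1-r_e)$, and summing over $e$,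
\begin{equation}\label{eq:jumps}
\sum_a\rho_aJ_a=(k-1)(d_v-R_v),\qquad\sum_a\rho_aJ_a^2\le k\sum_a\rho_aJ_a\le k(k-1)d_v ,
\end{equation}
the sums being over jumps that keep $v$. For a fixed state $\partial_tX_v=(k-1)X_v$. In both applications of \eqref{eq:dynkin} below, the derivative of the factor $e^t$ cancels the jumps that remove $v$, which have total rate $1$ and send $\psi$ to $0$.

Write $X=X_v$, $R=R_v$, $D=D(t)$. With $\psi=e^t\mathbf 1_{v\in W}X$, \eqref{eq:jumps} and \eqref{eq:survival} give
\[
\frac d{dt}\mathbb E\psi=e^t\,\mathbb E\Bigl[\mathbf 1_{v\in W_t}\Bigl((k-1)X-(k-1)\Bigl(X-\frac RD\Bigr)\Bigr)\Bigr]\le\frac{k-1}{D(t)} .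
\]
We have
\begin{equation}\label{eq:intD}
\int_0^t\frac{k-1}{D(s)}\,ds=\frac{e^{(k-1)t}-1}d\le\frac1{D(t)}\le1,
\end{equation}
and $X=1$ at time $0$ by regularity, so $e^t\,\mathbb E[\mathbf 1_{v\in W_t}X]\le2$.

Now take $\psi=e^t\mathbf 1_{v\in W}(X-1)^2$. A jump that keeps $v$ changes $(X-1)^2$ by $-2(X-1)J_a/D+J_a^2/D^2$. The time derivative and the linear terms nearly cancel:
\[
2(k-1)X(X-1)-2(X-1)(k-1)\Bigl(X-\frac RD\Bigr)=2(k-1)(X-1)\frac RD\le\frac{2(k-1)X}D ,
\]
as $(X-1)R\le X$ for $R\in[0,1]$. The quadratic terms contribute at most $k(k-1)X/D$. Therefore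
\[
\varphi'(t)\le\frac{(k-1)(k+2)}{D(t)}\,e^t\,\mathbb E[\mathbf 1_{v\in W_t}X]\le\frac{2(k-1)(k+2)}{D(t)} ,
\]
and $\varphi(0)=0$; now use \eqref{eq:intD}.
\end{proof}

\begin{lemma}\label{lem:waste}
The expected number $\Omega=\mathbb E|B_T|$ of wasted vertices satisfies $\Omega\le C\,n\,T\,x\,D_*^{-1/2}$.
\end{lemma}

\begin{proof}
We first bound the total rate of waste in a given state. Waste has two sources, vertices of low degree and edges slowed down by a vertex of high degree. Write $r_e=\gamma_e/D$; then $1-\gamma_e=\max_{u\in e}(1-D/d_u)^+\le\sum_{u\in e}(1-D/d_u)^+$. Since $\sum_{v\in W}R_v=\frac kD\sum_{e\subseteq W}\gamma_e$ and $\sum_{v\in W}X_v=\frac kD\sum_{e\subseteq W}1$,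
\[
\sum_{v\in W}(1-R_v)=\sum_{v\in W}(1-X_v)+\frac kD\sum_{e\subseteq W}(1-\gamma_e)\le\sum_{v\in W}\bigl[(1-X_v)+k(X_v-1)^+\bigr];
\]
here a vertex $u$ appears in $d_u$ edges and $\frac1Dd_u(1-D/d_u)^+=(X_u-1)^+$. The bracket equals $(k-1)|X_v-1|$ if $X_v\ge1$ and $|X_v-1|$ otherwise, so it is at most $(k-1)|X_v-1|$. By the Cauchy--Schwarz inequality, \eqref{eq:survival} and Lemma~\ref{lem:degree},
\[
\mathbb E\bigl[\mathbf 1_{v\in W_t}|X_v-1|\bigr]\le e^{-t}\sqrt{\varphi(t)}\le C\,d^{-1/2}e^{(k-3)t/2}.
\]
By \eqref{eq:dynkin} with $\psi=|B|$, and since $e^{(k-3)t/2}$ is nondecreasing for $k\ge3$,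
\[
\Omega=\int_0^T\mathbb E\sum_{v\in W_t}(1-R_v)\,dt\le C\,n\,T\,d^{-1/2}x^{-(k-3)/2}=C\,n\,T\,x\,D_*^{-1/2}.\qedhere
\]
\end{proof}

This is the step where $k\ge3$ matters most. For $k=2$ and $\lambda=1$ the same computation would bound $\Omega$ only by $Cnd^{-1/2}\int_0^Te^{-t/2}dt$, which has the order $nx$ of the term we want to resolve.

\subsection{Comparing trajectories with matchings}

\begin{proof}[Proof of Proposition~\ref{prop:lower}]
Let $(M,B)$ be the final state, $t_e$ the time at which $e\in M$ is chosen and $\tau_v$ the time at which $v\in B$ is wasted. The trajectory is encoded by $\omega=(M,(t_e)_{e\in M},B,(\tau_v)_{v\in B})$. Let $\mu$ be the finite measure on such $\omega$ given by the sum over all states $(M,B)$ of Lebesgue measure on the times in $[0,T]$. Any $\omega$ with distinct times determines a path $(W_t)$, and multiplying the one-step probabilities along it shows that the law $P$ of $\omega$ has density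
\[
p(\omega)=\prod_{e\in M}r_e(t_e)\prod_{v\in B}(1-R_v)(\tau_v)\,\exp\Bigl(-\int_0^T\Lambda(t,W_t)\,dt\Bigr)\le1
\]
with respect to $\mu$, the rates being evaluated just before the jumps.

The law of $M$ alone is not explicit, but that of $\omega$ is. We therefore extend the measure $\lambda^{|M|}/Z_\lambda$ to trajectories by attaching artificial independent data. As time density take $\theta(t)=e^{-t}/(1-x)$ on $[0,T]$, which by \eqref{eq:survival} is the law of the removal time of a vertex given that it is removed, and declare each uncovered vertex wasted with the small probability $\frac1d$: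
\[
Q(\omega)=\prod_{e\in M}\theta(t_e)\prod_{v\in B}\frac{\theta(\tau_v)}d\cdot\Bigl(1-\frac1d\Bigr)^{|V\setminus V(M)|-|B|}.
\]
For each matching $M$, integrating over the times and summing over $B$ by the binomial theorem gives $1$. Hence $\lambda^{|M|}Q/Z_\lambda$ is a probability density with respect to $\mu$. The functions $p\log p$ and $\log Q$ are bounded and $\mu$ is finite, so all expectations below are finite, and (E3) gives
\[
\log Z_\lambda\ge\mathbb E_P\bigl[|M|\log\lambda+\log Q-\log p\bigr].
\]
We bound the terms from below. In $-\log p$ we have $-\log r_e(t_e)\ge\log D(t_e)=\log d-(k-1)t_e$ and $-\log(1-R_v)\ge0$, and \eqref{eq:dynkin} with $\psi=|M|+|B|$ gives $\mathbb E\int_0^T\Lambda\,dt=\mathbb E[|M|+|B|]\ge\mathbb E|M|$. In $\log Q$ we have $\log\theta(t)=-t+\log\frac1{1-x}\ge-T$ and $n\log(1-\frac1d)\ge-\frac{2n}d$ by \eqref{eq:elementary}. An edge $e\in M$ thus contributes $\log\lambda+\log d-(k-1)t_e+1-t_e+\log\frac1{1-x}$, which is $g(t_e)$ from \eqref{eq:g}, and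
\[
\log Z_\lambda\ge\mathbb E\sum_{e\in M}g(t_e)-\Omega\,(\log d+T)-\frac{2n}d .
\]
By \eqref{eq:survival} the removal time of each vertex has density $e^{-t}$ on $[0,T]$. Summing $g$ at the removal time over all removed vertices,
\[
\mathbb E\Bigl[k\sum_{e\in M}g(t_e)+\sum_{v\in B}g(\tau_v)\Bigr]=n\int_0^Te^{-t}g(t)\,dt .
\]
As $x\le\frac12$, we have $g\le kT+2$. Since $\log d+T+\frac{kT+2}k\le3\log d$ by $2T\le\log d$ and $d\ge4$,
\begin{equation}\label{eq:final}
\log Z_\lambda\ge\frac nk\int_0^Te^{-t}g(t)\,dt-3\,\Omega\log d-\frac{2n}d .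
\end{equation}
Use $\int_0^Te^{-t}dt=1-x$, $\int_0^Tte^{-t}dt=1-x-xT$, $\log(\lambda d)=kT$ and $F=T-\frac{k-1}k$, and then $\log\frac1{1-x}\ge x$:
\begin{align*}
\frac1k\int_0^Te^{-t}g(t)\,dt&=(1-x)F+xT+\frac{1-x}k\log\frac1{1-x}\\
&\ge F+\frac{k-1}kx+\frac{x(1-x)}k=F+x-\frac{x^2}k .
\end{align*}
By Lemma~\ref{lem:waste} and $T\le\log d$, $3\Omega\log d\le CnxD_*^{-1/2}(\log d)^2$. Finally $D_*=dx^{k-1}\le dx$ and $D_*\ge1$ give $\frac2d\le\frac{2x}{D_*}\le2xD_*^{-1/2}$. Inserting these bounds into \eqref{eq:final} completes the proof.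
\end{proof}

\begin{thebibliography}{9}
\bibitem{Gupta} Anish Gupta, \emph{A rate for the average vacancy of uniformly random matchings in linear hypergraphs}, arXiv:2609.26133 (2026).
\end{thebibliography}
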